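# Obtuse corners and the log-concavity of Robin ground states

## 1. The Dirichlet limit, and log-concavity on intervals, boxes and disks

Let $\Omega\subset\mathbb R^n$, $n\ge 2$, be a bounded convex domain with outward unit normal $\nu$, and let $\alpha>0$. The first Robin eigenfunction $u=u^\alpha$ is the positive solution, normalized by $\|u\|_{L^2(\Omega)}=1$, of
$$-\Delta u=\lambda u\ \text{ in }\Omega,\qquad \partial_\nu u+\alpha u=0\ \text{ on }\partial\Omega ,$$
where $\lambda=\lambda^\alpha$ is the smallest eigenvalue of this problem.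

**Definition (log-concavity).** A positive function $u$ on a convex set is log-concave if $\log u$ is concave. Its superlevel sets are the sets $\{u\ge \ell\}$, $\ell>0$.

If $u$ is log-concave, all its superlevel sets are convex. The converse fails: on $\mathbb R$ the function $1/(1+x^2)$ has intervals as superlevel sets, but $(-\log(1+x^2))''=-2(1-x^2)/(1+x^2)^2$ is positive for $|x|>1$. So "some superlevel set is not convex" is a stronger negative statement than "not log-concave".

Is $u^\alpha$ log-concave? Andrews, Clutterbuck and Hauer constructed smooth bounded convex domains on which, for all sufficiently small $\alpha>0$, the first Robin eigenfunction has nonconvex superlevel sets. So one asks about large $\alpha$. Their conjecture, in the form given in Dong Ye and Dekai Zhang, "Concavity Properties of Robin Solutions on $C^{3,1}$ Uniformly Convex Domains", arXiv:2609.06223 (2026), reads: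

**Conjecture (Andrews–Clutterbuck–Hauer).** For a bounded convex domain $\Omega\subset\mathbb R^n$ there exists $\alpha_0=\alpha_0(\Omega)>0$ such that the first Robin eigenfunction is log-concave for all $\alpha\ge\alpha_0$.

The first guess is that this is true. As $\alpha\to\infty$ the boundary condition becomes $u=0$, and the first Dirichlet eigenfunction of a bounded convex domain is log-concave by the Brascamp–Lieb theorem. The guess is also supported by a theorem of Crasta and Fragalà: if $\Omega$ is bounded, uniformly convex, and $\partial\Omega\in C^m$ with $\lfloor m-n/2\rfloor\ge4$, then there is $\alpha_0>0$ such that for every $\alpha\ge\alpha_0$ the first Robin eigenfunction is strictly log-concave. We test the guess by hand.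

*The interval $(0,1)$.* Let $\mu\in(0,\pi)$ solve $\mu\tan(\mu/2)=\alpha$ and put $\mathcal C_\alpha(t)=\cos(\mu(t-\frac12))$. At $t=1$ the outward derivative is $-\mu\sin(\mu/2)=-\alpha\cos(\mu/2)$, and $t=0$ is symmetric. So $\mathcal C_\alpha$ is a positive Robin eigenfunction, hence the first one, up to normalization. We have $(\log\mathcal C_\alpha)''=-\mu^2/\cos^2(\mu(t-\frac12))<0$. The guess holds for every $\alpha>0$.

*Boxes.* On $(0,1)^n$ the product $\prod_i\mathcal C_\alpha(x_i)$ is a positive Robin eigenfunction, and its logarithm is a sum of concave functions. Again every $\alpha>0$ works, although the boundary has corners.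

*The unit disk.* By uniqueness $u$ is radial, with $u''+u'/r+\lambda u=0$, so $ru'(r)=-\lambda\int_0^r su(s)\,ds$. Put $p=-u'/u$. The Hessian of $\log u$ has the eigenvalues $-p'$ and $-p/r$, and $p>0$ for $r>0$. Substituting $s=rt$,
$$p(r)=\lambda r\,G(r),\qquad G(r)=\int_0^1t\,\frac{u(rt)}{u(r)}\,dt,\qquad \frac{d}{dr}\frac{u(rt)}{u(r)}=\frac{u(rt)}{u(r)}\big(p(r)-t\,p(rt)\big).$$
We have $p'(0)=\lambda/2>0$. If $r_0$ were the first zero of $p'$, then $p$ would be increasing on $[0,r_0]$, so $p(r_0)-tp(r_0t)\ge0$, so $G'(r_0)\ge0$ and $p'(r_0)=\lambda G(r_0)+\lambda r_0G'(r_0)>0$, a contradiction. Hence $p'>0$, and $u$ is log-concave for every $\alpha>0$.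

All these tests agree with the guess. To prove it in general, one would like to transfer concavity from $\log U$, where $U$ is the first Dirichlet eigenfunction, to $\log u^\alpha$. But the convergence $\log u^\alpha\to\log U$ is controlled only away from the boundary, since $\log U=-\infty$ on $\partial\Omega$ while $u^\alpha$ is positive on flat edges. Concavity of a limit says nothing about the approximants in the region that the convergence does not reach. So we look into a corner.

## 2. The exponent $\pi/\theta$ at a corner, and the three theorems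

Let $W=\{|\varphi|<\beta\}\subset\mathbb R^2$ in polar coordinates $(r,\varphi)$, with opening $\theta=2\beta<\pi$. Put $s=r\cos\varphi$, $y=r\sin\varphi$, $k=\alpha/\sin\beta$, $h=e^{ks}$. If $e$ is the unit vector along the axis $\varphi=0$, then $e\cdot\nu=-\sin\beta$ on both edges (on $\varphi=\beta$ the normal is $(-\sin\beta,\cos\beta)$). So
$$\partial_\nu h=k\,(e\cdot\nu)\,h=-\alpha h\ \text{ on the edges},\qquad \Delta h=k^2h .$$
The model $h$ satisfies the Robin condition exactly, and $\log h=ks$ is *linear*. Whether $u$ is log-concave near the vertex is therefore decided by the correction. Write $u=h\omega$. Since $\partial_\nu u+\alpha u=h\,\partial_\nu\omega$, the factor $\omega$ satisfies a Neumann condition on the edges. The homogeneous harmonic functions on $W$ with Neumann condition are $1$, $r^\kappa\sin\kappa\varphi$, $r^{2\kappa}\cos2\kappa\varphi,\dots$ with $\kappa=\pi/\theta$ (the second one works because $\kappa\cos\kappa\beta=\kappa\cos\frac\pi2=0$). So we expect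
$$u\approx e^{ks}\big(m+c\,r^\kappa\sin\kappa\varphi+\dots\big).$$

Let $\psi=r^\kappa\sin\kappa\varphi=\operatorname{Im}z^\kappa$ with $z=s+iy$. Its Hessian has the eigenvalues $\pm\kappa(\kappa-1)r^{\kappa-2}$, as for the imaginary part of any holomorphic function $F$, where they are $\pm|F''|$. One of them is positive. For an acute corner, $\kappa>2$, this Hessian tends to $0$ at the vertex, and smoother terms may compensate it. For an obtuse corner, $1<\kappa<2$, it blows up, and no term with bounded Hessian can. So at an obtuse corner we expect: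
$$c\ne0\ \Longrightarrow\ u\text{ is not log-concave, for whatever }\alpha .$$

When is $c\neq0$? If $\Omega$ is symmetric about the bisector (a rhombus, for instance), then $u$ is even in $\varphi$ by uniqueness, while $\sin\kappa\varphi$ is odd, so $c=0$. We need an asymmetric domain. For $0<q<1$ and $0<a<b$ let
$$Q=\{(x_1,x_2):\ x_1<b,\ x_2<a,\ x_2>-qx_1,\ x_1>-qx_2\},$$
the open convex quadrilateral with vertices $O=(0,0)$, $(b,-qb)$, $(b,a)$, $(-qa,a)$. For $q=\frac12$, $a=1$, $b=2$ the vertices are $(0,0),(2,-1),(2,1),(-\frac12,1)$; the angle at $O$ has cosine $-\frac45$, so $\theta\approx143.1^\circ$ and $\kappa\approx1.26$. The corner at $O$ is symmetric about the diagonal, but the far part of $Q$ is not, because $a<b$.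

**Theorem 1.** For *every* $\alpha>0$ the first Robin eigenfunction of $Q$ is not log-concave. For $n\ge3$ the same holds for $Q\times(0,1)^{n-2}\subset\mathbb R^n$. Hence no $\alpha_0$ exists for these bounded convex domains, and the conjecture is false in every dimension $n\ge2$.

**Theorem 2.** Let $\Omega\subset\mathbb R^2$ be bounded and convex, and coincide near a boundary point $O$ with a sector of opening $\theta\in(\pi/2,\pi)$. Let $R$ be the reflection in the bisector line of this sector, and let $\Omega^\pm$ be the two parts of $\Omega$ on either side of that line. If $R\Omega^-\subsetneq\Omega^+$, there is $\alpha_1$ such that for *all* $\alpha\ge\alpha_1$ the first Robin eigenfunction has a non-convex superlevel set. This applies to the quadrilaterals $Q$ and to every non-isosceles obtuse triangle. Multiplying by $(0,1)^{n-2}$ gives such examples in $\mathbb R^n$.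

**Theorem 3.** For all $n\ge2$ and $0<\delta<\Lambda$ there are $C^\infty$ uniformly convex domains, arbitrarily Hausdorff-close to a translate of $Q\times(0,1)^{n-2}$, whose first Robin eigenfunction is not log-concave for any $\alpha\in[\delta,\Lambda]$. Thus the threshold in the Crasta–Fragalà theorem cannot be bounded by a locally bounded function of $n$, the diameter and the inradius.

(A $C^\infty$ bounded domain is uniformly convex if its principal curvatures are positive; the inradius is the largest radius of a ball inside the domain.)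

Three things must be proved: the expansion (Sections 3–4), the implication from $c\ne0$ to non-concavity, for which the Hessian heuristic must be replaced because the remainder in the expansion comes without derivative bounds (Section 5), and $c\neq0$ (Sections 6–8).

## 3. The weak formulation, and smoothness up to flat edges

A bounded convex domain is Lipschitz, so $H^1(\Omega)$ embeds compactly in $L^2(\Omega)$ and traces are compact into $L^2(\partial\Omega)$. The weak problem is, for all $\xi\in H^1(\Omega)$,
$$\int_\Omega\nabla u\cdot\nabla\xi+\alpha\int_{\partial\Omega}u\,\xi=\lambda\int_\Omega u\,\xi ,\qquad \lambda=\min_{f\ne0}\frac{\int_\Omega|\nabla f|^2+\alpha\int_{\partial\Omega}f^2}{\int_\Omega f^2}. \tag{1}$$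
Here $\lambda>0$, since $\lambda=0$ would force $u$ to be constant with zero trace. Inside $\Omega$, $u$ is real-analytic. If $f$ attains the minimum, so does $|f|$; it solves $-\Delta|f|=\lambda|f|\ge0$, so $|f|>0$ in $\Omega$ by the strong maximum principle, and $f$ has one sign. If some minimizer were not a multiple of $u$, subtracting a multiple of $u$ would give a nonzero minimizer orthogonal to $u>0$, which cannot have one sign. So minimizers are exactly the nonzero multiples of $u$. A positive Robin eigenfunction is a multiple of $u$, since eigenfunctions for other eigenvalues are orthogonal to $u$. We record: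

**(M)** A function $f\in H^1(\Omega)$ that is $0$ or attains the minimum in (1), and that vanishes on a nonempty open set, is $0$.

We often take a piece $D\subset\Omega$ (a triangle, a half sector) and a function in $H^1(D)$ whose trace vanishes on $\partial D\cap\Omega$. Its extension by zero is in $H^1(\Omega)$: integrating by parts against a field in $C_c^\infty(\Omega;\mathbb R^2)$ leaves no boundary term.

**The equation for $\omega$.** Let $\Omega\subset\mathbb R^2$ be bounded and convex with $\Omega\cap B_{\rho_0}(O)=W\cap B_{\rho_0}(O)$, where $W=\{|\varphi|<\beta\}$ and $\theta=2\beta\in(\pi/2,\pi)$, so that $\kappa=\pi/\theta\in(1,2)$ and $\kappa\beta=\pi/2$. This is *the local setting*; $s,y,k,h,e$ are as in Section 2. Write $u=h\omega$ and put $\xi=\chi/h$ in (1), with $\chi$ Lipschitz and supported in $B_{\rho_0}$ away from $\partial B_{\rho_0}$. Since $\nabla h/h=ke$,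
$$\nabla u\cdot\nabla(\chi/h)=(\nabla\omega+k\omega e)\cdot(\nabla\chi-k\chi e)=\nabla\omega\cdot\nabla\chi-k\chi\,\omega_s+k\omega\chi_s-k^2\omega\chi .$$
As $ke\cdot\nu=-\alpha$ on the edges, $\int k\omega\chi_s=-\int k\omega_s\chi-\alpha\int_{\partial W}\omega\chi$. The boundary integral cancels the one in (1), and
$$\int\nabla\omega\cdot\nabla\chi=\int\big(2k\omega_s+(k^2+\lambda)\omega\big)\chi . \tag{2}$$
The same computation holds for a half plane $\{t>0\}$ with $e=\partial_t$, $k=\alpha$, $h=e^{\alpha t}$.

**Proposition (flat edges).** In dimension two, $u$ is $C^\infty$ and positive up to every relatively open flat piece of $\partial\Omega$.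

*Proof.* Take coordinates $(x',t)$ in which the edge lies on $t=0$ and $\Omega$ locally on the side $t>0$.

**Step 1.** This step gives two derivatives in $L^2$. Let $\omega=e^{-\alpha t}u$, extended evenly across $t=0$. For a test function $\chi$ on a full disc, put $\chi(x',t)+\chi(x',-t)$ into the half-plane version of (2). We get $-\Delta\omega=F$ weakly in the disc, where $F$ is the even extension of $2\alpha\omega_t+(\alpha^2+\lambda)\omega\in L^2$. So $\omega\in H^2$ locally, and by evenness $\partial_t\omega=0$ on $t=0$. Hence $u$ is $H^2$ up to $t=0$, and $\partial_tu=\alpha u$ there.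

**Step 2.** This step gives full smoothness, by passing to a function with Dirichlet condition. Let $g=u-\alpha^{-1}\partial_tu\in H^1$. It has zero trace on $t=0$ and satisfies $-\Delta g=\lambda g$. Its odd extension solves the same equation across $t=0$ (only the odd part of a test function matters, and that part vanishes on $t=0$). So $g$ is $C^\infty$ up to $t=0$. Since $\partial_t(e^{-\alpha t}u)=-\alpha e^{-\alpha t}g$, integrating from $t$ to a fixed small $d$ gives
$$u(x',t)=e^{-\alpha(d-t)}u(x',d)+\int_0^{d-t}\alpha e^{-\alpha\sigma}g(x',t+\sigma)\,d\sigma . \tag{3}$$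
The right side is $C^\infty$ up to $t=0$.

**Step 3.** This step gives positivity. If $u=0$ at a point of the edge, then, as $u>0$ and $\Delta u=-\lambda u\le0$ in $\Omega$, Hopf's lemma gives $\partial_\nu u<0$ there, contradicting $\partial_\nu u=-\alpha u=0$. $\square$

## 4. The corner expansion, by flattening the corner conformally

**Lemma A.** In the local setting there are $m>0$, $c\in\mathbb R$ and $\delta\in(0,\kappa)$ with
$$u=e^{ks}\big(m+c\,r^\kappa\sin\kappa\varphi+O(r^{\kappa+\delta})\big)\qquad(r\to0,\ |\varphi|\le\beta).$$

*Proof.* **Step 1.** We map the corner to a half disc, where even reflection removes the boundary. With $z=re^{i\varphi}$, the map $\zeta=(e^{i\beta}z)^\kappa=r^\kappa e^{i\kappa(\varphi+\beta)}$ sends $W\cap B_{\rho_0}$ conformally onto $\{|\zeta|<\rho_0^\kappa,\ \operatorname{Im}\zeta>0\}$. Since $|d\zeta/dz|=\kappa r^{\kappa-1}$,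
$$\Big|\frac{dz}{d\zeta}\Big|=\kappa^{-1}|\zeta|^{-\gamma},\qquad \gamma=1-\frac1\kappa\in(0,\tfrac12).$$
Put $J=|dz/d\zeta|^2$ and $\tilde\omega(\zeta)=\omega(z)$. The Dirichlet integral is conformally invariant and $J$ is bounded below, so $\tilde\omega\in H^1$ of the half disc. Next, $2kJ\omega_s$ has the form $X\cdot\nabla\tilde\omega$ with a vector field $X$. Since $|\nabla_z\omega|=J^{-1/2}|\nabla_\zeta\tilde\omega|$, we have $|X|\le2kJ^{1/2}\le C|\zeta|^{-\gamma}$. Put $Y=(k^2+\lambda)J\le C|\zeta|^{-2\gamma}$.

Extend $\tilde\omega$ and $Y$ evenly across $\operatorname{Im}\zeta=0$, and extend $X$ by $X(\bar\zeta)=\overline{X(\zeta)}$ (with $\mathbb R^2=\mathbb C$), so that $X\cdot\nabla\tilde\omega$ is even. For a Lipschitz $\tilde\chi$ with compact support in the disc, $\tilde\chi(\zeta)+\tilde\chi(\bar\zeta)$ on the half disc is Lipschitz in $\zeta$, hence in $z$, because $\kappa>1$ makes $d\zeta/dz$ bounded and $W\cap B_{\rho_0}$ is convex. So it is admissible in (2), and weakly in the full disc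
$$-\Delta\tilde\omega=X\cdot\nabla\tilde\omega+Y\tilde\omega . \tag{4}$$

**Step 2.** We bootstrap (4) to $\tilde\omega\in C^{1,\varepsilon}$; the obtuse angle enters here, through $\gamma<\frac12$. Locally $X\in L^{q_0}$ for some $q_0\in(4,2/\gamma)$, and $Y\in L^{p_0}$ for some $p_0\in(2,1/\gamma)$. Let $\frac1{p_1}=\frac12+\frac1{q_0}$, so $\frac43<p_1<2$. By Hölder, $X\cdot\nabla\tilde\omega\in L^{p_1}_{loc}$. Also $Y\tilde\omega\in L^{p_1}_{loc}$, because $p_0>2>p_1$ and $\tilde\omega\in L^p_{loc}$ for all $p<\infty$. Subtract from $\tilde\omega$ the Newtonian potential of the right side of (4), cut off to a smaller disc. The potential is in $W^{2,p_1}_{loc}$ by the Calderón–Zygmund estimate, and the difference is harmonic by Weyl's lemma. So $\tilde\omega\in W^{2,p_1}_{loc}$. By Sobolev embedding, with $\frac1{p_1}-\frac12=\frac1{q_0}$, we have $\nabla\tilde\omega\in L^{q_0}_{loc}$ and $\tilde\omega\in L^\infty_{loc}$. Now the right side of (4) is in $L^{p_2}_{loc}$ with $p_2=\min(q_0/2,p_0)\in(2,\infty)$. The same argument gives $\tilde\omega\in W^{2,p_2}_{loc}\subset C^{1,\varepsilon}_{loc}$,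 $\varepsilon=1-2/p_2\in(0,1)$.

**Step 3.** We read off the expansion. By evenness $\partial_{\operatorname{Im}\zeta}\tilde\omega(0)=0$, so $\tilde\omega=m+A\operatorname{Re}\zeta+O(|\zeta|^{1+\varepsilon})$. As $\kappa\beta=\pi/2$, $\operatorname{Re}\zeta=r^\kappa\cos(\kappa\varphi+\frac\pi2)=-r^\kappa\sin\kappa\varphi$. Set $c=-A$ and $\delta=\kappa\varepsilon<\kappa$.

**Step 4.** We show $m>0$ by comparing with $h$. Fix $\rho<\rho_0$. On the closed arc $\{r=\rho,\ |\varphi|\le\beta\}$, $u$ is continuous and positive, so $u\ge\epsilon h$ there for some $\epsilon>0$. Let $w=\epsilon h-u$ in $W\cap B_\rho$ and $\xi=w^+$, extended by $0$ to $\Omega$. By Green's formula for the smooth function $h$, $\int\nabla h\cdot\nabla\xi+\alpha\int_{\partial W}h\xi=-k^2\int h\xi\le0$, while by (1) the same expression for $u$ equals $\lambda\int u\xi\ge0$. Multiply the first by $\epsilon$ and subtract: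
$$\int|\nabla w^+|^2+\alpha\int_{\partial W}(w^+)^2\le0 .$$
So $w^+=0$, i.e. $u\ge\epsilon h$, and $m=u(O)\ge\epsilon>0$. $\square$

## 5. A nonzero coefficient $c$ destroys concavity

**Lemma B.** If $c\ne0$ in Lemma A, then (a) $u$ is not log-concave; (b) moreover, some superlevel set of $u$ is not convex.

*Proof.* Reflecting $y\mapsto-y$ if necessary, assume $c>0$. Put $C=c/m>0$ and $\psi=r^\kappa\sin\kappa\varphi$. Taking logarithms in Lemma A produces an extra error $O(r^{2\kappa})$, which is absorbed because $\delta<\kappa$:
$$f:=\log u=\log m+ks+C\psi+O(r^{\kappa+\delta}). \tag{5}$$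
We use only values of $f$, never its derivatives.

**Part (a).** We look along one ray, where the correction has the wrong sign. On $\varphi=\beta/2$ put $G(r)=f$. With $B=k\cos(\beta/2)$ and $C'=C\sin(\pi/4)>0$, (5) gives $G(r)=G(0)+Br+C'r^\kappa+o(r^\kappa)$. If $f$ is concave in $\Omega$, then $G$ is concave on $[0,\rho_0)$ by continuity, so $(G(r)-G(0))/r$ is nonincreasing in $r$, hence at most its limit $B$ at $0$. But it equals $B+C'r^{\kappa-1}+o(r^{\kappa-1})>B$ for small $r>0$, a contradiction.

**Part (b).** We bend a transversal segment onto a level line of the leading terms and use strict convexity of $\psi$ across the axis. From $\psi=\operatorname{Im}(s+iy)^\kappa$ we get $\psi_{yy}=-\operatorname{Im}\big(\kappa(\kappa-1)(s+iy)^{\kappa-2}\big)=\kappa(\kappa-1)r^{\kappa-2}\sin((2-\kappa)\varphi)$, which is positive for $0<\varphi<\beta$. So, in coordinates $(s,y)$, $\eta\mapsto\psi(1,\eta)$ is strictly convex on $(0,\tan\beta)$. Fix $0<\eta_1<\eta_2<\tan\beta$, and for small $t>0$ let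
$$P_i=(t+d_i,\ t\eta_i),\qquad d_i=-\frac Ck\,t^\kappa\,\psi(1,\eta_i),\qquad i=1,2 .$$
As $d_i=O(t^\kappa)=o(t)$, $P_i\in W$. Near these points $|\nabla\psi|=O(t^{\kappa-1})$, so $\psi(P_i)=t^\kappa\psi(1,\eta_i)+O(t^{2\kappa-1})$, and $2\kappa-1>\kappa$. In (5) the terms $kd_i$ and $C\psi(P_i)$ cancel to leading order, so $f(P_i)=\log m+kt+o(t^\kappa)$. For the midpoint $P$ of $P_1P_2$, likewise,
$$f(P)=\log m+kt-Ct^\kappa\Big[\tfrac12\big(\psi(1,\eta_1)+\psi(1,\eta_2)\big)-\psi\big(1,\tfrac{\eta_1+\eta_2}2\big)\Big]+o(t^\kappa).$$
The bracket is a positive constant. So for small $t$, $f(P)<\min_if(P_i)$, and the superlevel set $\{f\ge\min_if(P_i)\}$ is not convex. $\square$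

## 6. From one-sided positivity to $c>0$: a barrier at the corner

The number $c$ is not a local quantity, so we need a property of $u$ that forces $c\ne0$. Since $c$ multiplies the leading odd term, look at the odd part $v(r,\varphi)=u(r,\varphi)-u(r,-\varphi)$. If $v>0$ on the half sector, the expansion gives $c\ge0$ at once. The case $c=0$, with $v$ positive but smaller than $r^\kappa$, must be excluded; this is a Hopf lemma at the corner.

**Lemma C.** If $v>0$ for $0<\varphi<\beta$, $0<r<\rho_1$ (some $\rho_1\le\rho_0$), then $c>0$.

*Proof.* **Step 1.** We build a subsolution that is just smaller than $r^\kappa$ but larger than the error $r^{\kappa+\delta}$. Choose $\kappa<\kappa''<\kappa'<\kappa+\delta$ with $\kappa''\beta<\pi$, and let $Z=r^{\kappa'}\sin\kappa''\varphi$. Then $Z=0$ on $\varphi=0$, and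
$$\Delta Z=r^{\kappa'-2}(\kappa'^2-\kappa''^2)\sin\kappa''\varphi\ge0\qquad(0\le\varphi\le\beta).$$
As $\kappa''\beta\in(\pi/2,\pi)$, $\cos\kappa''\beta<0$. On $\varphi=\beta$, where $\partial_\nu=r^{-1}\partial_\varphi$,
$$\partial_\nu Z+\alpha Z=r^{\kappa'-1}\big(\kappa''\cos\kappa''\beta+\alpha r\sin\kappa''\beta\big)<0\qquad(0<r\le\rho)$$
if $\rho<\rho_1$ is small. Fix such a $\rho$ and let $S=\{0<\varphi<\beta,\ r<\rho\}$.

**Step 2.** We compare $v$ and $Z$ on the arc $r=\rho$. We have $-\Delta v=\lambda v\ge0$ for $0<\varphi<\beta$, $r<\rho_1$. Since $v=0$ on the axis, Hopf's lemma gives $\partial_\varphi v(\rho,0)>0$. Also $v(\rho,\beta)>0$: otherwise $v(\rho,\beta)=0$, Hopf's lemma gives $\partial_\nu v<0$ there, and this contradicts $\partial_\nu v=-\alpha v=0$. So $v/\varphi$ is continuous and positive on the arc, including $\varphi=0$ and $\varphi=\beta$, while $Z/\varphi$ is bounded. Hence $v\ge\epsilon Z$ on the arc for some $\epsilon>0$.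

**Step 3.** We carry the inequality into $S$. Let $w=\epsilon Z-v$ and $\xi=w^+$. This is a function in $H^1(S)$, bounded by Lemma A, vanishing on the arc and on the axis. Put into (1) first $\xi$ and then its reflection $\xi(r,-\varphi)$, each extended by $0$ to $\Omega$, and subtract:
$$\int_S\nabla v\cdot\nabla\xi+\alpha\int_{\varphi=\beta}v\,\xi=\lambda\int_Sv\,\xi\ge0 .$$
For $Z$, Green's formula on $S\cap\{r>\tau\}$ gives
$$\int_{S\cap\{r>\tau\}}\nabla Z\cdot\nabla\xi+\alpha\int_{\varphi=\beta,\,r>\tau}Z\xi=-\int_{S\cap\{r>\tau\}}\xi\,\Delta Z+\int_{\varphi=\beta,\,r>\tau}(\partial_\nu Z+\alpha Z)\xi-\int_{r=\tau}\xi\,\partial_rZ .$$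
The first two terms on the right are $\le0$. The last is $O(\tau^{\kappa'-1}\cdot\tau)=O(\tau^{\kappa'})$, as $\xi$ is bounded. Letting $\tau\to0$, $\int_S\nabla Z\cdot\nabla\xi+\alpha\int_{\varphi=\beta}Z\xi\le0$. Multiply by $\epsilon$ and subtract the identity for $v$: $\int_S|\nabla w^+|^2+\alpha\int_{\varphi=\beta}(w^+)^2\le0$. So $w^+=0$, and $v\ge\epsilon Z$ in $S$.

**Step 4.** We compare with the expansion. As $h$ is even in $\varphi$, Lemma A gives on $\varphi=\beta/2$
$$h\big(2c\,r^\kappa\sin(\kappa\beta/2)+O(r^{\kappa+\delta})\big)=v\ge\epsilon\,r^{\kappa'}\sin(\kappa''\beta/2),$$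
where both sines are positive. If $c\le0$, this gives $r^{\kappa'}=O(r^{\kappa+\delta})$, contradicting $\kappa'<\kappa+\delta$. So $c>0$. $\square$

## 7. Reflecting $Q$ in its diagonal, for a fixed $\alpha$

Let $\Omega=Q$, fix $\alpha>0$, and let $R(x_1,x_2)=(x_2,x_1)$. By Lemmas B and C it is enough to show $u-u\circ R>0$ on the appropriate side of the diagonal.

**Step 1: geometry.** This step shows where the reflected boundary goes. Near $O$, $Q$ is the sector $\{x_2>-qx_1,\ x_1>-qx_2\}$, symmetric under $R$. Its edges have directions $(1,-q)$ and $(-q,1)$, so $\cos\theta=-\frac{2q}{1+q^2}\in(-1,0)$ and $\theta\in(\pi/2,\pi)$. Let $\Gamma_1$ be the open edge on $x_2=-qx_1$, and measure $\varphi$ from the diagonal, positive towards $\Gamma_1$. We claim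
$$\Omega^-:=Q\cap\{x_2>x_1\}=\{-qx_2<x_1<x_2<a\},\qquad T:=R\Omega^-=\{-qx_1<x_2<x_1<a\}.$$
In the first equality, "$\subset$" is clear. Conversely, let $-qx_2<x_1<x_2<a$. Then $x_2>0$ and $x_1<a<b$. Moreover $x_2>-qx_1$: this is clear if $x_1\ge0$, and if $x_1<0$ then $-qx_1<q^2x_2<x_2$. By the same computation with the coordinates exchanged, $T\subset\Omega^+:=Q\cap\{x_1>x_2\}$.

So $T$ is the open triangle with vertices $O,(a,a),(a,-qa)$. Its sides lie on the diagonal $D=\{x_1=x_2\}$, on $\Gamma_1$ (call this side $\Gamma_T$), and on $I=\{a\}\times(-qa,a)$. Here $I\subset Q$, since $a<b$ and $-qx_2<q^2a<a$ when $x_2<0$. The endpoints $(a,a)$ and $(a,-qa)$ of $I$ lie on open edges of $Q$, so $u$ is smooth on $\overline T\setminus\{O\}$. The reflected segment $RI=(-qa,a)\times\{a\}$ lies on $\partial Q$.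

**Step 2: the comparison identity.** This step finds the equation of $v:=u-u\circ R$ in $T$, with its boundary terms. Let $\xi\in H^1(T)$ with $\xi=0$ on $D$. We claim
$$\int_T\nabla u\cdot\nabla\xi+\alpha\int_{\Gamma_T\cup I}u\,\xi=\lambda\int_Tu\,\xi+\int_I(\partial_1u+\alpha u)\,\xi .$$
Take a smooth cutoff $\chi_0$ equal to $1$ near $O$ and supported near $O$. For $\chi_0\xi$, extended by zero, this is (1). For $(1-\chi_0)\xi$ it is Green's formula, as $u$ is smooth in $\overline T$ near its support, $\partial_\nu u=-\alpha u$ on $\Gamma_T$, and the outward normal of $T$ on $I$ is $e_1$. Add the two. Next, put into (1) the function $\xi\circ R$ on $\Omega^-$, extended by zero across $D$. Since $\partial\Omega^-\cap\partial Q=\overline{R\Gamma_T\cup RI}$, reflecting back gives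
$$\int_T\nabla(u\circ R)\cdot\nabla\xi+\alpha\int_{\Gamma_T\cup I}(u\circ R)\,\xi=\lambda\int_T(u\circ R)\,\xi .$$
Subtracting,
$$\int_T\nabla v\cdot\nabla\xi+\alpha\int_{\Gamma_T\cup I}v\,\xi=\lambda\int_Tv\,\xi+\int_I(\partial_1u+\alpha u)\,\xi . \tag{6}$$

*Where the direct reflection argument stops.* With Dirichlet conditions, $u\circ R$ would vanish on $I$, so $v=u\geq0$ there, and positivity of $v$ in $T$ would follow. With Robin conditions, testing (6) with $v^-$ proves $v\ge0$ as soon as $\partial_1u+\alpha u\ge0$ on $I$. But $I$ lies inside $Q$, where no boundary condition holds, and nothing so far gives the sign of $\partial_1u+\alpha u$ there.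

*The way past it.* We argue by contradiction, so we may *use* log-concavity. For $x_2\in(-qa,a)$ the horizontal segment from $(a,x_2)\in I$ to $(b,x_2)$ lies in $Q$ except for its endpoint $(b,x_2)$, which is interior to the edge on $\{x_1=b\}$, because $-qb<-qa<x_2<a$. On that edge the normal is $e_1$, the same as on $I$, and the Robin condition says exactly $\partial_1\log u=-\alpha$. The shape of $Q$ is chosen for this.

*From now on suppose that $u$ is log-concave.*

**Step 3: the sign on $I$.** Along this segment $\partial_1\log u$ is nonincreasing, so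
$$\partial_1\log u(a,x_2)\ge\partial_1\log u(b,x_2)=-\alpha,\qquad\text{i.e. } \partial_1u+\alpha u\ge0\ \text{ on } I. \tag{7}$$

**Step 4: $v\ge0$ in $T$.** Take $\xi=v^-=\max(-v,0)$ in (6); it vanishes on $D$ because $v$ does. As $\nabla v\cdot\nabla v^-=-|\nabla v^-|^2$ and $vv^-=-(v^-)^2$, (7) gives
$$\int_T|\nabla v^-|^2+\alpha\int_{\Gamma_T\cup I}(v^-)^2-\lambda\int_T(v^-)^2=-\int_I(\partial_1u+\alpha u)\,v^-\le0 .$$
Let $g_*=v^-\circ R$ on $\Omega^-$ and $g_*=0$ on $\Omega^+$. Then $g_*\in H^1(Q)$. Since $R$ maps $\Gamma_T\cup I$ into $\partial Q$, the left side equals $\int_Q|\nabla g_*|^2+\alpha\int_{\partial Q}g_*^2-\lambda\int_Qg_*^2$, which is $\ge0$ by (1). So it is $0$, and $g_*$ is $0$ or attains the minimum. As $g_*$ vanishes on $\Omega^+$, (M) gives $g_*=0$. Hence $v\ge0$ in $T$. Since $-\Delta v=\lambda v\ge0$, the strong maximum principle leaves two cases: $v>0$ in $T$, or $v\equiv0$ in $T$.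

**Step 5: $v\not\equiv0$.** We show that $v\equiv 0$ would force $u$ to be a product that cannot satisfy the Robin condition on $\Gamma_1$. If $v\equiv0$, (6) says $\int_I(\partial_1u+\alpha u)\xi=0$ for all admissible $\xi$, so $\partial_1u+\alpha u=0$ on $I$. For each $x_2\in(-qa,a)$ the nonincreasing function $x_1\mapsto\partial_1\log u(x_1,x_2)$ on $[a,b]$ now equals $-\alpha$ at both ends. So $\partial_1u+\alpha u=0$ in $(a,b)\times(-qa,a)$, and by analyticity in all of $Q$. As horizontal slices of $Q$ are intervals, $u=e^{-\alpha x_1}F(x_2)$ with $F>0$ on $(-qb,a)$, and $-\Delta u=\lambda u$ becomes $F''=-(\lambda+\alpha^2)F<0$. On $\Gamma_1$ we have $\nu=-(q,1)/N$ with $N=\sqrt{1+q^2}$, and the Robin condition reads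
$$\frac1N\Big(q\alpha-\frac{F'}F\Big)=-\alpha .$$
So $F'/F$ is constant on $(-qb,0)$, whence $F''=(F'/F)^2F\ge0$ there, a contradiction.

**Step 6: conclusion for $n=2$.** So $v>0$ in $T$, and $T$ contains $\{0<\varphi<\beta,\ 0<r<\rho_1\}$ for small $\rho_1$. By Lemma C, $c>0$. By Lemma B(a), $u$ is not log-concave, contrary to the assumption.

**Step 7: $n\ge3$.** We pass to products. On $Q\times(0,1)^{n-2}$ the function $u(x_1,x_2)\prod_{i\ge3}\mathcal C_\alpha(x_i)$ is a positive Robin eigenfunction with the same $\alpha$ (write the weak identity of each factor on almost every slice of a test function, multiply by the other factors, integrate and add). Hence it is, up to normalization, the first one. If it were log-concave, fixing $x_3,\dots,x_n$ would make $u$ log-concave on $Q$, which is false. This proves Theorem 1. $\square$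

## 8. Large $\alpha$: importing the sign of $v$ from the Dirichlet problem

Theorem 2 asserts more, a non-convex superlevel set. The proof in Section 7 does not give it, since there $c>0$ was derived only under the assumption that $u$ is log-concave. For large $\alpha$ there is another way to the sign of $v$: the Dirichlet comparison, which works directly.

Use the local setting, with $\Omega^\pm=\Omega\cap\{\pm y>0\}$ and $T=R\Omega^-\subsetneq\Omega^+$. Let $U>0$ be the normalized first Dirichlet eigenfunction and $\lambda_D$ its eigenvalue. Then $U\in C(\overline\Omega)$, $U=0$ on $\partial\Omega$, and $U$ is smooth up to open flat edges by odd reflection.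

**Step 1: $V:=U-U\circ R>0$ in $T$.** This is the Dirichlet version of the comparison. $V=0$ on the axis, and on the rest of $\partial T$ we have $U\circ R=0$, so $V=U\ge0$. Hence $V^-\in H^1_0(T)$, and testing $-\Delta V=\lambda_DV$ with it gives $\int|\nabla V^-|^2=\lambda_D\int(V^-)^2$. Extended by zero, $V^-$ is a multiple of $U$ which vanishes on $\Omega^-$, so $V^-=0$. Thus $V\ge0$ and $-\Delta V=\lambda_DV\ge0$. As $T$ is connected (it is convex), $V>0$ or $V\equiv0$ in $T$. Since $\Omega^+$ is connected and $T\subsetneq\Omega^+$ is open and nonempty, there is $p\in\partial T\cap\Omega^+$. The point $Rp$ lies in $\overline{\Omega^-}$, off the axis, and not in the open set $\Omega^-$; so it is not in $\Omega$, i.e. $Rp\in\partial\Omega$. Then $V(p)=U(p)>0$, and by continuity $V\not\equiv0$.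

**Step 2: $u^\alpha\to U$ in $C^1$, up to open flat edges.** Step 3 needs this on a closed arc, whose endpoints lie on edges. Putting $U$ into the quotient in (1) gives
$$\int_\Omega|\nabla u^\alpha|^2+\alpha\int_{\partial\Omega}(u^\alpha)^2=\lambda^\alpha\le\lambda_D .$$
As $\alpha\to\infty$, weak $H^1$ limits have zero trace, $L^2$ norm $1$, are nonnegative, and have Dirichlet energy $\le\liminf\lambda^\alpha\le\lambda_D$. So they equal $U$. Hence $u^\alpha\to U$ in $L^2$, $\lambda^\alpha\to\lambda_D$, and $u^\alpha\to U$ in $C^\infty_{loc}(\Omega)$ by interior estimates.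

At a point of an open flat edge use the coordinates $(x',t)$ and $g=u-\alpha^{-1}\partial_tu$ of Section 3. Then $-\Delta g=\lambda^\alpha g$, $g=0$ on $t=0$, and $\|g\|_{L^2}\le\|u\|_{L^2}+\alpha^{-1}\|\nabla u\|_{L^2}$ is bounded for $\alpha\ge1$. By odd reflection and interior estimates, $g$ is bounded in every $C^j$ up to $t=0$, locally, uniformly in $\alpha\ge1$. Consider (3) for $0\le t\le d/2$. Derivatives in $x'$ fall on $u(\cdot,d)$ and $g$ only. A derivative in $t$ of the first term produces powers of $\alpha$ times $e^{-\alpha(d-t)}\le e^{-\alpha d/2}$, which are bounded. For the integral,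
$$\partial_t\int_0^{d-t}\alpha e^{-\alpha\sigma}g(x',t+\sigma)\,d\sigma=\int_0^{d-t}\alpha e^{-\alpha\sigma}\partial_tg(x',t+\sigma)\,d\sigma-\alpha e^{-\alpha(d-t)}g(x',d).$$
Here the first term is bounded because $\int_0^\infty\alpha e^{-\alpha\sigma}d\sigma=1$, and the second because of the exponential factor; a second derivative is treated in the same way. As $u(\cdot,d)$ is locally bounded in $C^2$ by interior estimates, all derivatives of $u^\alpha$ up to order $2$ are bounded uniformly in $\alpha\ge1$, locally up to the edge. By compactness and the $L^2$ limit, $u^\alpha\to U$ in $C^1$, locally up to the edge.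

**Step 3: $v^\alpha>0$ on an arc.** Fix $\rho\in(0,\rho_0)$; within $B_{\rho_0}(O)$, $T$ is the half sector $\{0<\varphi<\beta\}$. Let $v^\alpha(r,\varphi)=u^\alpha(r,\varphi)-u^\alpha(r,-\varphi)$. By Hopf's lemma $\partial_\varphi V(\rho,0)>0$, and since $V(\rho,\beta)=0$, also $\partial_\varphi V(\rho,\beta)=\rho\,\partial_\nu V<0$. By Step 2 there are $\eta>0$ and $\alpha_1$ such that for all $\alpha\ge\alpha_1$, on the arc $r=\rho$:

- $\partial_\varphi v^\alpha>0$ for $\varphi\in[0,\eta]$;
- $v^\alpha>0$ for $\varphi\in[\eta,\beta-\eta]$;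
- $\partial_\varphi v^\alpha<0$ for $\varphi\in[\beta-\eta,\beta]$.

Near $\varphi=0$ we start from $v^\alpha(\rho,0)=0$ and increase. Near $\varphi=\beta$ the limit $V$ vanishes, but the Robin condition gives $v^\alpha(\rho,\beta)=-\alpha^{-1}\partial_\nu v^\alpha(\rho,\beta)>0$, and $v^\alpha$ decreases to this positive value. So $v^\alpha>0$ for $0<\varphi\le\beta$ on the arc.

**Step 4: $v^\alpha>0$ in the half sector $S=\{0<\varphi<\beta,\ r<\rho\}$.** This is what Lemma C requires. Let $\xi=(v^\alpha)^-$; it vanishes on the arc and on the axis. Inserting $\xi$ and its reflection into (1) and subtracting, as in Lemma C,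
$$\int_S|\nabla(v^\alpha)^-|^2+\alpha\int_{\varphi=\beta}\big((v^\alpha)^-\big)^2=\lambda^\alpha\int_S\big((v^\alpha)^-\big)^2 .$$
Extended by zero to $\Omega$, $(v^\alpha)^-$ is $0$ or attains the minimum in (1), and it vanishes on $\Omega^-$. By (M) it is $0$. So $v^\alpha\ge0$ in $S$; being superharmonic and not identically $0$, $v^\alpha>0$ in $S$. Lemma C gives $c>0$, and Lemma B(b) gives a non-convex superlevel set, for every $\alpha\ge\alpha_1$.

**Step 5: the examples.** We check the hypothesis $R\Omega^-\subsetneq\Omega^+$. For $Q$ it was shown in Section 7 that $T=\{-qx_1<x_2<x_1<a\}\subset\Omega^+$; the inclusion is strict since $I\subset\Omega^+\setminus T$. Now take a non-isosceles obtuse triangle $OAC$ with obtuse angle at $O$. Then $|OA|\ne|OC|$, say $|OA|<|OC|$. Let the bisector at $O$ meet $AC$ at $E$. Reflecting $A$ gives a point $A'$ strictly inside $OC$, so $R(OAE)=OA'E\subsetneq OCE$. Finally, on a product with $(0,1)^{n-2}$ the first eigenfunction is $u\prod_{i\ge3}\mathcal C_\alpha(x_i)$, as in Section 7. For fixed $x_3,\dots,x_n$, the slices of its superlevel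 sets are the superlevel sets of $u$, with level divided by $\prod\mathcal C_\alpha(x_i)$. Slices of convex sets are convex, so some superlevel set of the product is not convex. This proves Theorem 2. $\square$

## 9. Rounding the polytope: smooth domains for $\alpha$ in a compact interval

Theorem 3 follows from Theorem 1 by stability: log-concavity passes to limits, so a smooth domain close to $Q\times(0,1)^{n-2}$ cannot have it. We must make sure that Robin eigenfunctions converge although the boundary changes, and that the approximating domains are smooth and uniformly convex.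

**Definition (gauge).** For a bounded convex domain $\Omega\ni0$ the gauge is $p(x)=\inf\{\tau>0: x\in\tau\Omega\}$, so that $\Omega=\{p<1\}$. For the square $(-1,1)^2$, $p(x)=\max(|x_1|,|x_2|)$.

Translate $Q\times(0,1)^{n-2}$ to a polytope $\Omega\ni0$ and write $\Omega=\{\ell_i<1,\ i=1,\dots,N\}$ with linear $\ell_i$, one for each facet. Its gauge is $p=\max_i\ell_i$.

**Step 1: the approximating domains.** We smooth the maximum. Let
$$F_j(x)=\frac1j\log\sum_{i=1}^Ne^{j\ell_i(x)}+\frac{|x|^2}j,\qquad\Omega_j=\{F_j<1\}.$$
$F_j$ is $C^\infty$ with positive definite Hessian, and $p\le F_j\le p+\frac{\log N+|x|^2}j$. The left inequality gives $\Omega_j\subset\Omega$. The right one gives $(1-\varepsilon_j)\Omega\subset\Omega_j$ with $\varepsilon_j=\frac1j\big(\log N+\sup_\Omega|x|^2\big)\to0$; take $j$ so large that $\varepsilon_j<1$. For large $j$, $F_j(0)<1$, so no point of $\partial\Omega_j\subset\{F_j=1\}$ is a minimum of the convex function $F_j$, and $\nabla F_j\ne0$ on $\partial\Omega_j$. Hence $\Omega_j$ is a $C^\infty$ convex domain with positive principal curvatures, and $\Omega_j\to\Omega$ in Hausdorff distance. On $\partial\Omega_j$, $x\cdot\nabla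 F_j\ge F_j(x)-F_j(0)>0$, so by the implicit function theorem applied to $F_j(x/p_j)=1$ the gauge $p_j$ of $\Omega_j$ is $C^\infty$ off $0$. The inclusions give
$$p\le p_j\le\frac p{1-\varepsilon_j}. \tag{8}$$

Suppose that for infinitely many $j$ there is $\alpha_j\in[\delta,\Lambda]$ such that the first Robin eigenfunction $u_j$ of $\Omega_j$ (for $\alpha_j$, with eigenvalue $\lambda_j$) is log-concave. Pass to a subsequence with $\alpha_j\to\alpha\in[\delta,\Lambda]$.

**Step 2: transplantation to $\Omega$.** We move all problems to the fixed domain $\Omega$. The $p_j$ are uniformly Lipschitz, as $p_j(x)-p_j(y)\le p_j(x-y)\le C|x-y|$. Let $x$ be in the open cone over the relative interior of a facet, i.e. $\ell_i(x)>\ell_k(x)$ for some $i$ and all $k\ne i$; almost every $x$ is of this kind. There $p=\ell_i$ is differentiable, and $\nabla p_j(x)\to\nabla p(x)$: by convexity and (8), any limit point $a_*$ of the bounded sequence $\nabla p_j(x)$ satisfies $p(x')\ge p(x)+a_*\cdot(x'-x)$ for all $x'$, so $a_*=\nabla p(x)$.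

Let $\Phi_j(x)=x\,p(x)/p_j(x)$, $\Phi_j(0)=0$. Then $p_j(\Phi_j(x))=p(x)$, so $\Phi_j$ is a 1-homogeneous bijection $\Omega\to\Omega_j$ and $\partial\Omega\to\partial\Omega_j$, with inverse $x\,p_j(x)/p(x)$. By (8), $|\Phi_j(x)-x|\le\varepsilon_j|x|$, so $\Phi_j\to\mathrm{id}$ uniformly on $\overline\Omega$. On each open cone over a facet $\Phi_j$ is smooth and
$$D\Phi_j=\frac p{p_j}\mathrm{Id}+x\otimes\Big(\frac{\nabla p}{p_j}-\frac{p\,\nabla p_j}{p_j^2}\Big)\to\mathrm{Id},\qquad J_j:=\det D\Phi_j=\Big(\frac p{p_j}\Big)^n\to1 .$$
The determinant follows because, by Euler's identities $x\cdot\nabla p=p$ and $x\cdot\nabla p_j=p_j$, the vector in parentheses is orthogonal to $x$. As $p\ge c_0|x|$ for some $c_0>0$ and gradients are bounded, $D\Phi_j$ and, by the same formula for the inverse map, its inverse are uniformly bounded. So the $\Phi_j$ are uniformly bi-Lipschitz. The relative interior of a facet lies in the open cone over it, so $D\Phi_j\to\mathrm{Id}$ there too. Hence the tangential Jacobians $J_j^\partial$ of $\Phi_j|_{\partial\Omega}$ converge to $1$ boundedly and $\mathcal H^{n-1}$-a.e.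 on $\partial\Omega$. Put $A_j=J_j(D\Phi_j)^{-1}(D\Phi_j)^{-T}$; these matrices are uniformly bounded and elliptic, and $A_j\to\mathrm{Id}$ a.e. By change of variables,
$$\lambda_j=\min_{f\ne0}\frac{E_j(f)}{\int_\Omega f^2J_j},\qquad E_j(f)=\int_\Omega A_j\nabla f\cdot\nabla f+\alpha_j\int_{\partial\Omega}f^2J_j^\partial ,$$
attained at $\hat u_j=u_j\circ\Phi_j$, with $\int_\Omega\hat u_j^2J_j=1$.

**Step 3: the limit of $\hat u_j$.** We show that it is the first eigenfunction $u$ for $(\Omega,\alpha)$. Testing with $u$, dominated convergence gives $\limsup\lambda_j\le\lambda^\alpha(\Omega)$. So $\hat u_j$ is bounded in $H^1(\Omega)$, and for a subsequence $\hat u_j\rightharpoonup w$ in $H^1$, strongly in $L^2(\Omega)$ and, for traces, in $L^2(\partial\Omega)$. Thus $\|w\|_2=1$ and $w\ge0$. For $\Psi\in L^2(\Omega;\mathbb R^n)$ we have $A_j^{1/2}\Psi\to\Psi$ in $L^2$ by dominated convergence, so $\int A_j^{1/2}\nabla\hat u_j\cdot\Psi=\int\nabla\hat u_j\cdot A_j^{1/2}\Psi\to\int\nabla w\cdot\Psi$. That is, $A_j^{1/2}\nabla\hat u_j\rightharpoonup\nabla w$ weakly in $L^2$, and $\int|\nabla w|^2\le\liminf\int A_j\nabla\hat u_j\cdot\nabla\hat u_j$.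 For the boundary term,
$$\int_{\partial\Omega}\hat u_j^2J_j^\partial-\int_{\partial\Omega}w^2=\int_{\partial\Omega}(\hat u_j^2-w^2)J_j^\partial+\int_{\partial\Omega}w^2(J_j^\partial-1)\to0 .$$
Therefore
$$\int_\Omega|\nabla w|^2+\alpha\int_{\partial\Omega}w^2\le\liminf\lambda_j\le\lambda^\alpha(\Omega),$$
so $w$ attains the minimum in (1), and $w=u$.

**Step 4: concavity passes to the limit.** Here we need pointwise convergence. A compact subset of $\Omega$ lies in $\Omega_j$ for large $j$. There $-\Delta u_j=\lambda_ju_j$ with $\lambda_j$ and $\|u_j\|_{L^2}$ bounded, so by interior estimates a subsequence of $u_j$ converges locally uniformly in $\Omega$ to a continuous $\bar u$. As $\Phi_j\to\mathrm{id}$ uniformly, $\hat u_j=u_j\circ\Phi_j\to\bar u$ pointwise in $\Omega$, so $\bar u=u$ by Step 3. For $x,x'\in\Omega$ pass to the limit in $u_j\big(\frac{x+x'}2\big)^2\ge u_j(x)u_j(x')$. So $\log u$ is midpoint concave and, being continuous, concave. Thus $u$ is log-concave, contradicting Theorem 1, which is valid for every $\alpha>0$ and invariant under translation. So for all large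 $j$, no $\alpha\in[\delta,\Lambda]$ gives a log-concave first eigenfunction on $\Omega_j$.

**Step 5: no uniform threshold.** We deduce the last assertion. The $\Omega_j$ are $C^\infty$ and uniformly convex, so the Crasta–Fragalà theorem applies to each. By $(1-\varepsilon_j)\Omega\subset\Omega_j\subset\Omega$ their diameters and inradii converge to those of $\Omega$. If the threshold were bounded by a locally bounded function of $n$, the diameter and the inradius, there would be a number $M>0$ such that for all large $j$ the first eigenfunction of $\Omega_j$ is log-concave for every $\alpha\ge M$. Choose $\Lambda>M$ and $\delta\in(0,\Lambda)$. For large $j$ the eigenfunction of $\Omega_j$ at $\alpha=\Lambda$ is not log-concave, a contradiction. This proves Theorem 3. $\square$
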